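\title{Riemann surfaces without nonpositively curved superminimal surfaces in $\mathbb{S}^{2n}$}

\begin{abstract}
Superminimal surfaces in the round sphere $\mathbb{S}^{2n}$ are the projections of holomorphic horizontal curves in the twistor space $SO(2n+1)/U(n)$. It has been conjectured that for $n\ge3$ every closed Riemann surface of sufficiently large genus is the domain of a linearly full superminimal surface, lying in a smooth family of prescribed dimension, whose induced metric has negative curvature away from the branch points. We disprove this. For every $n\ge2$ and $g\ge2$ there is a nonempty open set of Riemann surfaces of genus $g$ that carry no nonconstant superminimal map to $\mathbb{S}^{2n}$ of curvature $K\le0$, of any degree, full or not. The main tool is a Schwarz lemma: such a map expands the Poincar\'e metric by at most a factor depending only on $n$. We also bound the degree linearly in the genus, describe the behavior of these maps under degeneration to stable curves, and show that for $n=2$ they do not exist on any closed surface.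
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The problem}

Let $n\ge2$ and let $\mathbb{S}^{2n}\subset\mathbb{R}^{2n+1}$ be the unit sphere with its round metric $g_{\mathbb{S}}$. Its twistor space $Z_n=SO(2n+1)/U(n)$ is the bundle $\pi:Z_n\to\mathbb{S}^{2n}$ whose fiber over $x$ consists of the orthogonal complex structures on $T_x\mathbb{S}^{2n}$ compatible with the orientation. It is a compact complex manifold, and it carries a holomorphic distribution $\mathcal{H}\subset TZ_n$ complementary to the fibers, the horizontal distribution. A \emph{superminimal surface} is a conformal, possibly branched, minimal immersion $\varphi$ of a Riemann surface into $\mathbb{S}^{2n}$ of the form $\varphi=\pi\circ\psi$, where the \emph{twistor lift} $\psi$ is a holomorphic curve in $Z_n$ tangent to $\mathcal{H}$. Riemann surfaces are connected throughout.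

Let $\Sigma$ be a closed Riemann surface of genus $g$ and $\varphi:\Sigma\to\mathbb{S}^{2n}$ superminimal. We write $\mathcal{B}_\varphi\subset\Sigma$ for the finite set of branch points and $K_\varphi$ for the Gaussian curvature of $\varphi^*g_{\mathbb{S}}$ on $\Sigma\setminus\mathcal{B}_\varphi$. The \emph{degree} of $\varphi$ is $d=\operatorname{Area}(\varphi)/4\pi$, a nonnegative integer (Lemma~\ref{lem:degree}). The map $\varphi$ is \emph{linearly full} if its image lies in no proper totally geodesic subsphere, and $\operatorname{SM}^f_d(\Sigma,\mathbb{S}^{2n})$ denotes the space of linearly full superminimal surfaces of degree $d$, with the complex-analytic structure induced by the twistor correspondence.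

The problem we treat comes from \cite{Caniato}. It starts from the following known existence result: for every $n\ge2$, every $g\ge0$ and every closed Riemann surface $\Sigma$ of genus $g$ there are an unbounded increasing sequence of degrees $(d_\ell)_{\ell\ge1}$, possibly depending on $\Sigma$, and for each $\ell$ a nonempty complex submanifold $X_{\Sigma,d_\ell}\subset\operatorname{SM}^f_{d_\ell}(\Sigma,\mathbb{S}^{2n})$ of complex dimension $2d_\ell+n^2(1-g)$. The question is whether these families can be chosen to contain a negatively curved surface.

\medskip
\noindent\textbf{Conjecture} (\cite{Caniato}). \emph{Let $n\ge3$. There is $g_0=g_0(n)$ such that for every $g\ge g_0$ and every closed Riemann surface $\Sigma$ of genus $g$ there exist an unbounded increasing sequence $(d_\ell)$, nonempty complex submanifolds $X_{\Sigma,d_\ell}\subset\operatorname{SM}^f_{d_\ell}(\Sigma,\mathbb{S}^{2n})$ of complex dimension $2d_\ell+n^2(1-g)$, an index $\ell$ and a map $\varphi\in X_{\Sigma,d_\ell}$ with $K_\varphi<0$ on $\Sigma\setminus\mathcal{B}_\varphi$.}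
\medskip

What should one expect? The curvature always satisfies $K_\varphi\le1$, and $1-K_\varphi$ measures the second fundamental form (see \eqref{eq:gauss}). The simplest superminimal surfaces, meromorphic functions $\Sigma\to\mathbb{P}^1$ followed by the inclusion of a great sphere, have $K_\varphi=1$ (Example~\ref{ex:great}). Negative curvature is the opposite regime, where the surface bends strongly everywhere. At a branch point of order $k$ the induced metric has a cone angle $2\pi(k+1)$ (Lemma~\ref{lem:twistor}), so the Gauss--Bonnet formula reads
\[
\int_\Sigma K_\varphi\,dA=2\pi(2-2g+b),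
\]
where $b$ is the sum of the branching orders. Thus $K_\varphi<0$ requires $b<2g-2$. This excludes $g\le1$, and it becomes less restrictive as $g$ grows. Since families of arbitrarily large dimension exist on every conformal structure, a positive answer is a natural guess. The same formula also contains a warning. The mean value of $K_\varphi$ is $(2-2g+b)/2d$, so a surface with $K_\varphi\le0$ and $d$ much larger than $g$ is almost flat on average, and we shall see that flat superminimal surfaces do not exist, even locally. Large degree is therefore of no help, and then the conformal structure of $\Sigma$ matters.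

\subsection{Results}

Let $\mathcal{M}_g$ be the moduli space of closed Riemann surfaces of genus $g$, and let $\mathcal{N}_{n,g}\subset\mathcal{M}_g$ be the set of those $\Sigma$ that admit a nonconstant superminimal map $\varphi:\Sigma\to\mathbb{S}^{2n}$, linearly full or not and of any degree, with $K_\varphi\le0$ on $\Sigma\setminus\mathcal{B}_\varphi$.

\begin{theorem}\label{thm:main}
Let $n\ge2$ and $g\ge2$. There is a closed Riemann surface $\Sigma$ of genus $g$ with $\Sigma\notin\mathcal{N}_{n,g}$.
\end{theorem}

A linearly full map is nonconstant, because a point lies in a proper totally geodesic subsphere. The conjecture would therefore give $\mathcal{N}_{n,g}=\mathcal{M}_g$ for all $g\ge g_0(n)$, which Theorem~\ref{thm:main} excludes. \emph{Hence the conjecture is false for every $n\ge3$}, and it remains false if $K_\varphi<0$ is weakened to $K_\varphi\le0$ and the requirements on fullness, degree, smoothness and dimension are dropped.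

The second theorem says more about the sets $\mathcal{N}_{n,g}$. Here $\mathbb{D}$ is the unit disc and $\overline{\mathcal{M}}_g$ is the Deligne--Mumford space of stable curves, recalled in Section~\ref{sec:DM}.

\begin{theorem}\label{thm:more}
Let $n\ge2$.
\begin{enumerate}
\item[(a)] There is a constant $C_n$ such that every superminimal $\varphi:\mathbb{D}\to\mathbb{S}^{2n}$ with $K_\varphi\le0$ where $\varphi$ is immersed satisfies
\[
\varphi^*g_{\mathbb{S}}\le C_n\,\frac{4|dz|^2}{(1-|z|^2)^2}.
\]
A superminimal surface with $K_\varphi\le0$ on a closed Riemann surface of genus $g\ge2$ has degree $d\le C_n(g-1)$, and there are no nonconstant ones with $g\le1$.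
\item[(b)] Let $g\ge2$. If $\Sigma_k\in\mathcal{N}_{n,g}$ converge in $\overline{\mathcal{M}}_g$ to a stable curve $\Sigma_0$, then the normalization of some component of $\Sigma_0$ has genus at least $2$ and carries a nonconstant superminimal map to $\mathbb{S}^{2n}$ with $K\le0$ off its branch points. Hence $\mathcal{N}_{n,g}$ is closed in $\mathcal{M}_g$, its closure in $\overline{\mathcal{M}}_g$ misses every stable curve all of whose components have geometric genus at most $1$, and $\mathcal{M}_g\setminus\mathcal{N}_{n,g}$ is open and nonempty.
\item[(c)] $\mathcal{N}_{2,g}=\emptyset$ for all $g$.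
\end{enumerate}
\end{theorem}

By (a), only finitely many of the families $X_{\Sigma,d_\ell}$ can contain a surface with $K_\varphi\le0$. By (b), the conjecture fails on a nonempty open set of Riemann surfaces in every genus $g\ge2$. Whether $\mathcal{N}_{n,g}$ is nonempty for some $n\ge3$ is not decided here.

\subsection{Outline}

Superminimal maps satisfy an isotropy condition on their derivatives of all orders, and we work with the class $\mathcal{S}$ of isotropic harmonic maps with $K\le0$ (Section~\ref{sec:prelim}). In $\mathbb{S}^4$ a curvature identity and the maximum principle settle the question (Section~\ref{sec:S4}). For $n\ge3$ the identity acquires a term of the wrong sign, but it still rules out flat surfaces, and a rescaling argument turns this into the Schwarz lemma (Section~\ref{sec:schwarz}). The Schwarz lemma bounds area by hyperbolic area, which is small on long thin necks (Section~\ref{sec:necks}). We then build a surface of genus $g$ from $2g-2$ thrice-punctured spheres joined by long necks. A map in $\mathcal{S}$ has little area on the necks and is close to a constant on each sphere, so its area is less than $4\pi$, whereas a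 nonconstant superminimal surface has degree at least $1$ (Section~\ref{sec:plumbing}). Section~\ref{sec:DM} treats arbitrary degenerations.

\section{Isotropic harmonic maps}\label{sec:prelim}

\subsection{Notation and the twistor space}

Let $(\cdot,\cdot)$ be the complex bilinear extension to $\mathbb{C}^{2n+1}$ of the inner product of $\mathbb{R}^{2n+1}$. The Hermitian product of $V$ and $W$ is $(V,\overline{W})$, and $|V|^2=(V,\overline{V})$. In a local complex coordinate $z=x+iy$ we write $\partial=\partial_z$, $\bar\partial=\partial_{\bar z}$, $\Delta=4\partial\bar\partial$. We view a smooth map $\varphi:U\to\mathbb{S}^{2n}$ from a Riemann surface as a vector-valued function with $|\varphi|=1$. Let $E=\varphi^*T\mathbb{S}^{2n}$, so that $E\otimes\mathbb{C}=\{V:(V,\varphi)=0\}$, and let $\nabla$ be the pulled-back Levi-Civita connection, which is the tangential part of the derivative. Differentiating $(V,\varphi)=0$ gives, for a section $V$ of $E\otimes\mathbb{C}$,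
\begin{equation}\label{eq:nabla}
\partial V=\nabla_zV-(V,\partial\varphi)\varphi,\qquad \bar\partial V=\nabla_{\bar z}V-(V,\bar\partial\varphi)\varphi .
\end{equation}
The map $\varphi$ is \emph{harmonic} if $\nabla_{\bar z}\partial\varphi=0$, that is, $\partial\bar\partial\varphi=-(\partial\varphi,\bar\partial\varphi)\varphi$. It is \emph{weakly conformal} if $(\partial\varphi,\partial\varphi)=0$, that is, $\varphi^*g_{\mathbb{S}}=\lambda|dz|^2$ with $\lambda\ge0$; we call $\lambda$ the conformal factor. A conformal immersion is minimal exactly when it is harmonic. For a weakly conformal harmonic map,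
\begin{equation}\label{eq:basic}
(\partial\varphi,\bar\partial\varphi)=\frac\lambda2,\qquad \partial\bar\partial\varphi=-\frac\lambda2\varphi,\qquad K=-\frac2\lambda\,\partial\bar\partial\log\lambda\quad\text{where }\lambda>0,
\end{equation}
and the area $\int\lambda\,dx\,dy$ equals the energy $\frac12\int|d\varphi|^2\,dx\,dy$.

A map $\psi:U\to Z_n$ with $\pi\circ\psi=\varphi$ is the same thing as an orthogonal complex structure $J$ on $E$ compatible with the orientation. We use two standard facts about $Z_n$.
\begin{enumerate}
\item[(T1)] The map $\psi$ is horizontal if and only if $\nabla J=0$.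
\item[(T2)] At a point $J\in Z_n$ over $x$, $d\pi$ maps $\mathcal{H}_J$ isomorphically onto $T_x\mathbb{S}^{2n}$ and carries the complex structure of $\mathcal{H}_J$ to $\varepsilon J$, where the sign $\varepsilon=\pm1$ depends only on the convention.
\end{enumerate}
Let $T'\subset E\otimes\mathbb{C}$ be the $\varepsilon i$-eigenbundle of $J$ and $T''=\overline{T'}$, so $E\otimes\mathbb{C}=T'\oplus T''$. Both bundles are isotropic: for $V,W$ in $T'$ we have $(V,W)=(JV,JW)=-(V,W)$. If $\psi$ is horizontal, both are preserved by $\nabla$, and by (T2) $\psi$ is holomorphic if and only if $\varphi_y=\varepsilon J\varphi_x$, that is, if and only if $\partial\varphi$ is a section of $T'$.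

\begin{lemma}\label{lem:twistor}
Let $\psi:U\to Z_n$ be holomorphic and horizontal and let $\varphi=\pi\circ\psi$. Then $\varphi$ is harmonic and weakly conformal, and
\begin{equation}\label{eq:iso}
(\partial^j\varphi,\varphi)=0\quad\text{for all }j\ge1 .
\end{equation}
If $\varphi$ is nonconstant, the zeros of $d\varphi$ are isolated, and in a coordinate centered at a zero, $\lambda=|z|^{2k}\mu$ with an integer $k\ge1$ and $\mu$ smooth and positive.
\end{lemma}

\begin{proof}
Since $\partial\varphi$ lies in the isotropic bundle $T'$, the map is weakly conformal. The tangential part of $\partial\bar\partial\varphi$ equals both $\nabla_{\bar z}\partial\varphi\in T'$ and $\nabla_z\bar\partial\varphi\in T''$, so it vanishes and $\varphi$ is harmonic. If $V$ is a section of $T'$, then $(V,\partial\varphi)=0$, so $\partial V=\nabla_zV$ is again a section of $T'$ by \eqref{eq:nabla}. By induction $\partial^j\varphi$ is a section of $T'\subset E\otimes\mathbb{C}$ for all $j\ge1$, which is \eqref{eq:iso}. If $\varphi$ is nonconstant, so is $\psi$. In a holomorphic chart of $Z_n$ we have $\psi'(z)=z^k\eta(z)$ with $\eta$ holomorphic and $\eta(0)\ne0$, and $\eta$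 is horizontal by continuity. Then $\partial\varphi=z^k\,d\pi(\eta)$, and $d\pi(\eta)\neq0$ near $0$ because $d\pi$ is injective on $\mathcal{H}\otimes\mathbb{C}$.
\end{proof}

Thus the nonconstant superminimal surfaces are exactly the nonconstant projections of holomorphic horizontal curves, and the branch points are the zeros of $d\varphi$. The integrality of the degree is part of the setting of the problem. We use it for maps that need not be full, so we recall why it holds.

\begin{lemma}\label{lem:degree}
Let $\Sigma$ be closed and $\varphi:\Sigma\to\mathbb{S}^{2n}$ superminimal. Then $\operatorname{Area}(\varphi)\in4\pi\mathbb{Z}$. In particular $\operatorname{Area}(\varphi)\ge4\pi$ if $\varphi$ is nonconstant.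
\end{lemma}

\begin{proof}
For a section $V$ of $T''$ we have $(V,\bar\partial\varphi)=0$, so $\bar\partial V$ is a section of $T''$ by \eqref{eq:nabla}. Hence $T''$ is a holomorphic subbundle of $\Sigma\times\mathbb{C}^{2n+1}$: writing it locally as the graph of a matrix-valued function $A$, the sections $\bar\partial(e,Ae)=(0,(\bar\partial A)e)$ with $e$ constant lie in the graph, so $\bar\partial A=0$. Let $V_1,\dots,V_n$ be a local holomorphic frame of $T''$, unitary at a given point $p$, and let $\sigma=V_1\wedge\dots\wedge V_n$. As $\sigma$ is holomorphic and $|\sigma(p)|=1$, the number $\partial\bar\partial\log|\sigma|^2(p)$ is the squared norm of the component of $\partial\sigma$ orthogonal to $\sigma$. By \eqref{eq:nabla} this component is $-\sum_i(V_i,\partial\varphi)\,V_1\wedge\dots\wedge\varphi\wedge\dots\wedge V_n$ with $\varphi$ in the $i$th place. The numbers $(V_i,\partial\varphi)$ are the Hermitian products of $V_i$ with $\bar\partial\varphi\in T''$, so the squared norm is $|\bar\partial\varphi|^2=\lambda/2$. The curvature formula for the degree of a Hermitian holomorphic line bundle gives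
\[
\deg\det T''=-\frac1\pi\int_\Sigma\partial\bar\partial\log|\sigma|^2\,dx\,dy=-\frac{\operatorname{Area}(\varphi)}{2\pi}.
\]
This integer is even. Indeed $V\mapsto V+\overline{V}$ identifies $T''$ with $E$ as a real bundle, so $c_1(T'')$ reduces mod $2$ to the Stiefel--Whitney class $w_2(E)$, and $w_2(E)=0$ because $E\oplus\mathbb{R}\varphi$ is trivial.
\end{proof}

\subsection{The class $\mathcal{S}$}

We shall take limits of maps after rescaling, and it is convenient to forget the twistor lift and keep only conditions on $\varphi$ that pass to the limit. Call a harmonic map $\varphi:U\to\mathbb{S}^{2n}$ \emph{isotropic} if it satisfies \eqref{eq:iso}. This does not depend on the coordinate, since $\partial_w^j$ is a combination of $\partial_z,\dots,\partial_z^j$. The identity $(\partial^j\varphi,\partial^{k+1}\varphi)=\partial(\partial^j\varphi,\partial^k\varphi)-(\partial^{j+1}\varphi,\partial^k\varphi)$ and induction on $k$, for all $j\ge1$ at once, give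
\begin{equation}\label{eq:iso2}
(\partial^j\varphi,\partial^k\varphi)=0\quad\text{whenever }j+k\ge1 .
\end{equation}
In particular isotropic harmonic maps are weakly conformal, and \eqref{eq:basic} applies.

Let $\mathcal{S}(U)$ be the set of isotropic harmonic maps $\varphi:U\to\mathbb{S}^{2n}$ such that $K\le0$ wherever $d\varphi\ne0$; constant maps belong to it. By Lemma~\ref{lem:twistor}, every superminimal map with $K_\varphi\le0$ off its branch points lies in $\mathcal{S}$. The class is preserved under precomposition with locally biholomorphic maps. It is also closed under $C^\infty_{\mathrm{loc}}$ limits: harmonicity and \eqref{eq:iso} pass to the limit, and at a point where the limit has $\lambda>0$ the curvatures converge.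

\begin{lemma}\label{lem:compact}
Let $U$ be a Riemann surface and $U_k\subset U$ open sets such that every compact subset of $U$ lies in $U_k$ for large $k$. Let $\varphi_k\in\mathcal{S}(U_k)$, and suppose that every point of $U$ has a coordinate neighborhood on which the conformal factors $\lambda_k$ are bounded uniformly for large $k$. Then a subsequence converges in $C^\infty_{\mathrm{loc}}(U)$ to a map in $\mathcal{S}(U)$.
\end{lemma}

\begin{proof}
We use the interior estimates for the Laplacian on concentric discs $B_r\subset B_R$ with $r<R$: for $1<p<\infty$, $0<\alpha<1$ and $m\ge0$, the norm $\|u\|_{W^{2,p}(B_r)}$ is bounded by a constant times $\|u\|_{L^p(B_R)}+\|\Delta u\|_{L^p(B_R)}$, and $\|u\|_{C^{m+2,\alpha}(B_r)}$ by a constant times $\|u\|_{C^0(B_R)}+\|\Delta u\|_{C^{m,\alpha}(B_R)}$. Suppose $\lambda_k\le\Lambda$ on a disc. By \eqref{eq:basic}, $\Delta\varphi_k=-2\lambda_k\varphi_k$ is bounded by $2\Lambda$, so $\varphi_k$ is bounded in $W^{2,p}$ for $p>2$, hence in $C^{1,\alpha}$ with $\alpha=1-2/p$, on a smaller disc. If $\varphi_k$ is bounded in $C^{m+1,\alpha}$, then $\Delta\varphi_k=-4(\partial\varphi_k,\bar\partial\varphi_k)\varphi_k$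 is bounded in $C^{m,\alpha}$, so $\varphi_k$ is bounded in $C^{m+2,\alpha}$ on a smaller disc. Thus all derivatives are locally bounded, and the Arzel\`a--Ascoli theorem and a diagonal argument finish the proof.
\end{proof}

Two examples show that the Schwarz lemma needs both conditions in the definition of $\mathcal{S}$.

\begin{example}[Great spheres]\label{ex:great}
Let $\mathbb{S}^2=\mathbb{S}^{2n}\cap\mathbb{R}^3$, identified with $\mathbb{P}^1$ by stereographic projection, and let $\varphi$ be a nonconstant holomorphic map $f:U\to\mathbb{P}^1$ followed by the inclusion. Along $\mathbb{S}^2$ the tangent bundle splits into the parallel subbundles $T\mathbb{S}^2$ and $\mathbb{R}^{2n-2}$. Let $J$ be $\varepsilon$ times the complex structure of $\mathbb{P}^1$ on the first and a constant complex structure on the second, chosen so that $J$ is compatible with the orientation. Then $\nabla J=0$ and $\partial\varphi\in T'$, so $\varphi$ is superminimal, with $\lambda=4|f'|^2/(1+|f|^2)^2$ and $K=1$. For $f(z)=Rz$ on $\mathbb{D}$ we get $\lambda(0)=4R^2$, which is unbounded. Since every closed Riemann surface has nonconstant meromorphic functions, Theorem~\ref{thm:main}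 fails without the curvature condition.
\end{example}

\begin{example}[Clifford torus]\label{ex:clifford}
The map $\varphi=(\varphi_1,\varphi_2)=\frac1{\sqrt2}(e^{i\sqrt2x},e^{i\sqrt2y})$ from $\mathbb{C}$ to $\mathbb{S}^3\subset\mathbb{S}^{2n}$ is conformal with $\lambda\equiv1$ and satisfies $\Delta\varphi=-2\varphi$, so it is harmonic with $K=0$. It is not isotropic: $\partial^2\varphi=-\frac12(\varphi_1,-\varphi_2)$ is a real vector with $(\partial^2\varphi,\partial^2\varphi)=\frac14$. The maps $\varphi(Rz)$ on $\mathbb{D}$ have $\lambda=R^2$, which is unbounded.
\end{example}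

\section{Curvature identities and the case of $\mathbb{S}^4$}\label{sec:S4}

We begin with the smallest case, $n=2$, where a direct computation proves Theorem~\ref{thm:more}(c). We carry out the computation for all $n$, to see where the dimension enters.

Let $\varphi$ be an isotropic harmonic map, and work where $\lambda>0$. The natural second-order object is the normal part of $\partial^2\varphi$,
\[
H=\partial^2\varphi-(\partial\log\lambda)\,\partial\varphi .
\]
By \eqref{eq:iso2}, $(H,\varphi)=(H,\partial\varphi)=(H,\partial^2\varphi)=(H,H)=0$. Also $(H,\bar\partial\varphi)=0$, because \eqref{eq:basic} gives $(\partial^2\varphi,\bar\partial\varphi)=\partial(\lambda/2)+\frac\lambda2(\partial\varphi,\varphi)=\frac12\partial\lambda$. It follows that $\varphi,\partial\varphi,\bar\partial\varphi,H,\overline{H}$ are pairwise Hermitian-orthogonal. Using $\bar\partial\partial^2\varphi=\partial(-\frac\lambda2\varphi)$ we compute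
\[
\bar\partial H=-\frac{\partial\lambda}2\varphi-\frac\lambda2\partial\varphi-(\partial\bar\partial\log\lambda)\,\partial\varphi+\frac{\partial\lambda}{2}\varphi=-\Bigl(\frac\lambda2+\partial\bar\partial\log\lambda\Bigr)\partial\varphi .
\]
On the other hand $(\bar\partial H,\bar\partial\varphi)=-(H,\bar\partial^2\varphi)=-|H|^2$, since $\bar\partial^2\varphi=\overline{H}+(\bar\partial\log\lambda)\bar\partial\varphi$. Pairing the display with $\bar\partial\varphi$ therefore yields
\begin{equation}\label{eq:gauss}
\bar\partial H=-\frac{2|H|^2}\lambda\,\partial\varphi,\qquad \partial\bar\partial\log\lambda=\frac{2|H|^2}\lambda-\frac\lambda2,\qquad K=1-\frac{4|H|^2}{\lambda^2}.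
\end{equation}

Now assume $K\le0$. Then $|H|^2\ge\lambda^2/4>0$, and the function
\[
u=\log(1-K)=\log\bigl(4|H|^2/\lambda^2\bigr)\ge0
\]
is smooth and independent of the coordinate. To compute its Laplacian we need one more derivative. Put $a=\partial\log|H|^2$ and $H'=\partial H-aH$. Differentiating the orthogonality relations of $H$ gives
\begin{gather*}
(\partial H,\varphi)=-(H,\partial\varphi)=0,\qquad (\partial H,\partial\varphi)=-(H,\partial^2\varphi)=0,\\
(\partial H,\bar\partial\varphi)=\frac\lambda2(H,\varphi)=0,\qquad(\partial H,H)=\frac12\partial(H,H)=0,
\end{gather*}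
and since $\partial\overline{H}$ is a multiple of $\bar\partial\varphi$ by \eqref{eq:gauss}, $(\partial H,\overline{H})=\partial|H|^2-(H,\partial\overline{H})=a|H|^2$. Hence $H'$ is Hermitian-orthogonal to $\varphi,\partial\varphi,\bar\partial\varphi,H,\overline{H}$. We pair both sides of $\bar\partial(aH+H')=\partial\bigl(-\frac{2|H|^2}\lambda\partial\varphi\bigr)$ with $\overline{H}$, using $(\partial\varphi,\overline{H})=0$. On the left we get $(\bar\partial a)|H|^2+(\bar\partial H',\overline{H})$, and $(\bar\partial H',\overline{H})=-(H',\bar a\overline{H}+\overline{H'})=-|H'|^2$. On the right we get $-\frac{2|H|^2}\lambda(\partial^2\varphi,\overline{H})=-2|H|^4/\lambda$. Thus $\partial\bar\partial\log|H|^2=|H'|^2/|H|^2-2|H|^2/\lambda$, and subtracting twice the second equation of \eqref{eq:gauss},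
\begin{equation}\label{eq:u}
\partial\bar\partial u=\lambda-\frac{6|H|^2}\lambda+\frac{|H'|^2}{|H|^2}.
\end{equation}

\begin{proof}[Proof of Theorem~\ref{thm:more}(c)]
Let $\Sigma$ be closed and $\varphi:\Sigma\to\mathbb{S}^4$ nonconstant superminimal with $K\le0$ on $\Sigma\setminus\mathcal{B}_\varphi$. There the five nonzero orthogonal vectors $\varphi,\partial\varphi,\bar\partial\varphi,H,\overline{H}$ span $\mathbb{C}^5$, so $H'=0$, and \eqref{eq:u} with $|H|^2\ge\lambda^2/4$ gives $\partial\bar\partial u\le\lambda-\frac32\lambda=-\frac\lambda2<0$. So $-u\le0$ is subharmonic on $\Sigma\setminus\mathcal{B}_\varphi$. A subharmonic function on a punctured disc that is bounded above extends to a subharmonic function on the disc. The extension of $-u$ to $\Sigma$ is upper semicontinuous, so it attains its maximum and is constant by the maximum principle. This contradicts $\partial\bar\partial u<0$.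
\end{proof}

For $n\ge3$ there is room for $H'\ne0$, the last term of \eqref{eq:u} has the wrong sign, and the argument breaks down. Something survives in the borderline case $\lambda\equiv1$. Then $K=0$ and $u=0$, while $H=\partial^2\varphi$ has $|H|^2=\frac14$, $a=0$ and $H'=\partial^3\varphi$. Equation \eqref{eq:u} reads $0=1-\frac32+4|\partial^3\varphi|^2$. In $\mathbb{S}^4$ this is absurd. In higher dimension it forces $|\partial^3\varphi|^2=\frac18$, continuing the pattern $|\partial\varphi|^2=\frac12$, $|\partial^2\varphi|^2=\frac14$: each derivative is a nonzero vector orthogonal to the previous ones. The pattern persists, and we eventually run out of dimensions.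

\section{The Schwarz lemma}\label{sec:schwarz}

\begin{lemma}\label{lem:flat}
Let $U\subset\mathbb{C}$ be a nonempty domain. No isotropic harmonic map $\varphi:U\to\mathbb{S}^{2n}$ has $\lambda\equiv1$.
\end{lemma}

\begin{proof}
Suppose $\lambda\equiv1$, so that $\partial\bar\partial\varphi=-\frac12\varphi$. Let $h_{k,l}=(\partial^k\varphi,\bar\partial^l\varphi)$ be the Hermitian product of $\partial^k\varphi$ and $\partial^l\varphi$. We claim that $h_{k,l}=2^{-l}\delta_{kl}$ for all $k,l\ge0$, and argue by induction on $l$. For $l=0$ the claim is \eqref{eq:iso} together with $|\varphi|=1$. Let $l\ge1$ and assume the claim for $l-1$. Since $\partial\bar\partial^l\varphi=-\frac12\bar\partial^{l-1}\varphi$, differentiating $h_{k,l}$ gives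
\[
h_{k+1,l}=\partial h_{k,l}+\frac12h_{k,l-1}.
\]
Now $h_{0,l}=\overline{(\partial^l\varphi,\varphi)}=0$ by \eqref{eq:iso}, and the $h_{k,l-1}$ are constant. By induction on $k$ every $h_{k,l}$ is constant, so $h_{k+1,l}=\frac12h_{k,l-1}=2^{-l}\delta_{k+1,l}$. This proves the claim. Thus at each point $\varphi,\partial\varphi,\partial^2\varphi,\dots$ are infinitely many nonzero, pairwise Hermitian-orthogonal vectors in $\mathbb{C}^{2n+1}$, which is impossible.
\end{proof}

This lemma is the only place in the proof of the Schwarz lemma where isotropy beyond conformality is used; Example~\ref{ex:clifford} shows that it fails without it. To pass to a quantitative statement we argue by contradiction. If $\lambda$ is very large compared with the Poincar\'e metric, we zoom in at the point where the ratio is largest. The limit is defined on $\mathbb{C}$ and its conformal factor has an interior maximum, which $K\le0$ allows only if the factor is constant.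

\begin{proposition}\label{prop:schwarz}
There is a constant $C_n$ such that every $\varphi\in\mathcal{S}(\mathbb{D})$ satisfies
\[
Q_\varphi(z):=\frac14\lambda(z)(1-|z|^2)^2\le C_n\quad\text{for all }z\in\mathbb{D}.
\]
\end{proposition}

\begin{proof}
For an automorphism $\alpha$ of $\mathbb{D}$ we have $(1-|z|^2)|\alpha'|=1-|\alpha|^2$, and $\varphi\circ\alpha$ has conformal factor $(\lambda\circ\alpha)|\alpha'|^2$, so $Q_{\varphi\circ\alpha}=Q_\varphi\circ\alpha$.

Suppose there is no such constant. For each $k\ge1$ choose $\varphi_k\in\mathcal{S}(\mathbb{D})$ and $z_k\in\mathbb{D}$ with $Q_{\varphi_k}(z_k)>k$. The supremum of $Q_{\varphi_k}$ need not be attained, so we replace $\varphi_k$ by $z\mapsto\varphi_k(r_kz)$ with $r_k<1$. The new conformal factor $r_k^2\lambda_k(r_kz)$ is bounded on $\mathbb{D}$, and for $r_k$ close to $1$ the inequality at $z_k$ persists. Now $Q_{\varphi_k}\to0$ at $\partial\mathbb{D}$, so $M_k=\max Q_{\varphi_k}>k$ is attained, and after precomposing with an automorphism it is attained at $0$. Thus $\lambda_k(0)=4M_k$ and $\lambda_k(z)\le4M_k(1-|z|^2)^{-2}$.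

Let $R_k=\sqrt{4M_k}\to\infty$ and $\tilde\varphi_k(\zeta)=\varphi_k(\zeta/R_k)$ for $|\zeta|<R_k$. The conformal factors satisfy
\[
\mu_k(\zeta)=R_k^{-2}\lambda_k(\zeta/R_k)\le\bigl(1-|\zeta|^2/R_k^2\bigr)^{-2},\qquad\mu_k(0)=1 .
\]
By Lemma~\ref{lem:compact} a subsequence converges to $\tilde\varphi\in\mathcal{S}(\mathbb{C})$ with conformal factor $\mu\le1$, $\mu(0)=1$. On a small disc about $0$ we have $\mu>0$ and $\Delta\log\mu=-2K\mu\ge0$, so $\log\mu\le0$ is subharmonic with an interior maximum. Hence $\mu\equiv1$ on this disc, contradicting Lemma~\ref{lem:flat}.
\end{proof}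

The proof gives no value for $C_n$. Recall that a Riemann surface $U$ is \emph{hyperbolic} if its universal cover is $\mathbb{D}$. Its Poincar\'e metric $h_U$ is the metric of curvature $-1$ that lifts to $4|dz|^2/(1-|z|^2)^2$; in the upper half-plane model it lifts to $|dw|^2/(\operatorname{Im}w)^2$.

\begin{corollary}\label{cor:schwarz}
\begin{enumerate}
\item[(i)] If $U$ is hyperbolic and $\varphi\in\mathcal{S}(U)$, then $\varphi^*g_{\mathbb{S}}\le C_nh_U$.
\item[(ii)] Every map in $\mathcal{S}(\mathbb{C})$, in $\mathcal{S}(\mathbb{P}^1)$, or in $\mathcal{S}(T)$ with $T$ a torus, is constant.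
\item[(iii)] On a closed surface of genus $g\ge2$, a superminimal $\varphi$ with $K_\varphi\le0$ off $\mathcal{B}_\varphi$ has $d\le C_n(g-1)$.
\item[(iv)] The conclusion of Lemma~\ref{lem:compact} holds without the hypothesis on the $\lambda_k$.
\end{enumerate}
\end{corollary}

\begin{proof}
(i) Lift $\varphi$ to $\mathbb{D}$ and apply Proposition~\ref{prop:schwarz}. (ii) On the disc of radius $R$ about $0$, (i) gives $\lambda(z)\le4C_nR^2/(R^2-|z|^2)^2$, which tends to $0$ as $R\to\infty$; so $\lambda\equiv0$ on $\mathbb{C}$. For $\mathbb{P}^1$ restrict to $\mathbb{C}$, and for a torus lift to $\mathbb{C}$. (iii) Such a surface is hyperbolic with Poincar\'e area $4\pi(g-1)$ by Gauss--Bonnet, so $4\pi d\le C_n\cdot4\pi(g-1)$. (iv) Every point of $U$ is the center of a coordinate disc $\{|z|<1\}$ with compact closure. This disc lies in $U_k$ for large $k$, and Proposition~\ref{prop:schwarz} gives $\lambda_k\le4C_n(3/4)^{-2}$ on $\{|z|<\frac12\}$.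
\end{proof}

Proposition~\ref{prop:schwarz} and parts (ii), (iii) prove Theorem~\ref{thm:more}(a).

\section{Necks and punctures}\label{sec:necks}

When a closed surface degenerates, Corollary~\ref{cor:schwarz}(iv) gives convergence of maps on the parts that stay thick. Two difficulties remain. Area could escape into the necks, where there is no convergence, and the limit maps live on punctured surfaces. Both are resolved by computing a hyperbolic area. The annulus $\{t<|\zeta|<1\}$ is a flat cylinder of circumference $2\pi$ and length $\log(1/t)$, and removing $\{|\zeta|\ge\delta\}$ and $\{|\zeta|\le t/\delta\}$ cuts a piece of length $\log(1/\delta)$ from each end. What is left has small Poincar\'e area, however long the cylinder is.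

\begin{lemma}[Necks]\label{lem:neck}
Let $0<\delta<1$, $0<t<\delta^2$ and $\varphi\in\mathcal{S}(\{t<|\zeta|<1\})$. The area of $\varphi$ over $\{t/\delta<|\zeta|<\delta\}$ is at most $4\pi C_n/\log(1/\delta)$.
\end{lemma}

\begin{proof}
Let $L=\log(1/t)$ and $\ell=\log(1/\delta)<L/2$. The map $\zeta=e^{iw}$, $w=x+iy$, is a covering of the annulus by the strip $0<y<L$, with period $2\pi$ and $y=\log(1/|\zeta|)$. The strip is mapped biholomorphically onto the upper half-plane by $e^{\pi w/L}$, so its Poincar\'e metric is $(\pi/L)^2|dw|^2/\sin^2(\pi y/L)$. The smaller annulus corresponds to $\ell<y<L-\ell$, and since $\cot\theta\le1/\theta$ on $(0,\pi/2)$, its Poincar\'e area is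
\[
2\pi\int_\ell^{L-\ell}\frac{(\pi/L)^2\,dy}{\sin^2(\pi y/L)}=\frac{4\pi^2}L\cot\frac{\pi\ell}L\le\frac{4\pi}\ell .
\]
Now apply Corollary~\ref{cor:schwarz}(i).
\end{proof}

For punctures we use the removable singularity theorem of Sacks and Uhlenbeck \cite{SU}: a harmonic map of finite energy from a punctured disc to a compact Riemannian manifold extends to a smooth harmonic map of the disc.

\begin{lemma}[Punctures]\label{lem:puncture}
Every $\varphi\in\mathcal{S}(\mathbb{D}\setminus\{0\})$ extends to a map in $\mathcal{S}(\mathbb{D})$.
\end{lemma}

\begin{proof}
The map $\zeta=e^{iw}$ is a covering of $\mathbb{D}\setminus\{0\}$ by the upper half-plane, and $\{0<|\zeta|<e^{-1}\}$ corresponds to $y>1$, so it has Poincar\'e area $2\pi\int_1^\infty y^{-2}\,dy=2\pi$. By Corollary~\ref{cor:schwarz}(i), $\varphi$ has finite area, hence finite energy, on this punctured disc, and it extends to a smooth harmonic map. By continuity the extension satisfies \eqref{eq:iso} at $0$, and $K(0)\le0$ if $d\varphi(0)\ne0$.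
\end{proof}

\begin{corollary}\label{cor:punctured}
Let $S$ be $\mathbb{P}^1$ or a torus and $F\subset S$ finite. Every $\varphi\in\mathcal{S}(S\setminus F)$ is constant.
\end{corollary}

\begin{proof}
Extend $\varphi$ over $F$ by Lemma~\ref{lem:puncture} and apply Corollary~\ref{cor:schwarz}(ii).
\end{proof}

The curvature condition alone would not give this: $\mathbb{P}^1\setminus\{0,1,\infty\}$ is hyperbolic and carries a conformal metric of curvature $-1$. It is the harmonic map equation that removes the punctures.

\section{Surfaces with long necks: proof of Theorem~\ref{thm:main}}\label{sec:plumbing}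

By Corollary~\ref{cor:punctured} and Lemma~\ref{lem:neck}, a surface made of punctured spheres and long necks leaves no place for area. We construct such surfaces in each genus $g\ge2$.

Let $X=\mathbb{P}^1\setminus\{0,1,\infty\}$, with the coordinates $\zeta_0=3z$, $\zeta_1=3(z-1)$, $\zeta_\infty=3/z$ near the punctures. The punctured discs $\{0<|\zeta_p|<1\}$ are pairwise disjoint, being given by $|z|<\frac13$, $|z-1|<\frac13$ and $|z|>3$. Fix a connected graph without loops, multiple edges allowed, with $2g-2$ vertices of valence $3$ and hence $3g-3$ edges. For instance, take a cycle through $2g-2$ vertices and add a perfect matching; for $g=2$ this is two vertices joined by three edges. Take a copy $X_v$ of $X$ for each vertex $v$ and assign its three punctures to the three edges at $v$. For $0<t<1$ let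
\[
X_v^t=X_v\setminus\bigcup_p\{|\zeta_p|\le t\}.
\]
Each edge $e$ determines two annuli $\{t<|\zeta|<1\}$ and $\{t<|\zeta'|<1\}$ in two different $X_v^t$, and we identify them by $\zeta\zeta'=t$. The result is a Riemann surface $\Sigma_t$ that contains each $X_v^t$ as an open subset and, for each edge, an annulus $A_e=\{t<|\zeta_e|<1\}$, where $\zeta_e$ is one of the two coordinates.

For $0<\delta<1$ let $X_v(\delta)=X_v\setminus\bigcup_p\{|\zeta_p|<\delta\}$, a compact set. The gluing identifies the circles $|\zeta|=\sqrt t$ and $|\zeta'|=\sqrt t$, so $\Sigma_t$ is the union of the $2g-2$ pairs of pants $X_v(\sqrt t)$ glued along their boundary circles. Hence $\Sigma_t$ is closed and connected with Euler characteristic $-(2g-2)$, and its genus is $g$. If $t<\delta^2$, a point of $A_e$ with $|\zeta|\ge\delta$ or with $|\zeta|\le t/\delta$, which means $|\zeta'|\ge\delta$, lies in some $X_v(\delta)$. Therefore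
\begin{equation}\label{eq:decomp}
\Sigma_t=\bigcup_vX_v(\delta)\ \cup\ \bigcup_e\{t/\delta<|\zeta_e|<\delta\}.
\end{equation}
Theorem~\ref{thm:main} follows from the next proposition.

\begin{proposition}\label{prop:plumbing}
For all sufficiently small $t>0$, $\Sigma_t\notin\mathcal{N}_{n,g}$.
\end{proposition}

\begin{proof}
Suppose that $t_k\to0$ and that $\varphi_k:\Sigma_{t_k}\to\mathbb{S}^{2n}$ are nonconstant superminimal maps with $K\le0$ off their branch points, so $\varphi_k\in\mathcal{S}(\Sigma_{t_k})$. Every compact subset of $X_v$ lies in $X_v^{t_k}$ for large $k$. By Corollary~\ref{cor:schwarz}(iv), after passing to a subsequence, the restrictions of $\varphi_k$ to $X_v^{t_k}$ converge in $C^\infty_{\mathrm{loc}}(X_v)$ to some $\varphi_v\in\mathcal{S}(X_v)$, for each of the finitely many $v$. By Corollary~\ref{cor:punctured} each $\varphi_v$ is constant.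

Fix $\delta\in(0,1)$ with $(3g-3)C_n/\log(1/\delta)<\frac12$, and take $k$ so large that $t_k<\delta^2$. By Lemma~\ref{lem:neck}, applied on each $A_e$, the area of $\varphi_k$ over the $3g-3$ necks in \eqref{eq:decomp} is less than $2\pi$. On the compact sets $X_v(\delta)$ the maps $\varphi_k$ converge smoothly to constants, so the area over $\bigcup_vX_v(\delta)$ tends to $0$. Hence $\operatorname{Area}(\varphi_k)<4\pi$ for large $k$, contradicting Lemma~\ref{lem:degree}.
\end{proof}

The twistor lift enters this proof only twice: through isotropy, and through the lower bound on the area of a nonconstant map from a closed surface.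

\section{Degeneration to stable curves: proof of Theorem~\ref{thm:more}(b)}\label{sec:DM}

As $t\to0$ the necks $\zeta\zeta'=t$ of $\Sigma_t$ pinch to nodes $\zeta\zeta'=0$. We now run the same argument for an arbitrary degeneration. There are two new points: the surfaces no longer contain fixed pieces, so we need charts that vary with $k$, and the limit map may be nonconstant, so we must show that it has a twistor lift.

Let $g\ge2$. A \emph{stable curve} of genus $g$ is a compact connected complex curve of arithmetic genus $g$ whose only singularities are nodes, locally $xy=0$, and whose automorphism group is finite. The space $\overline{\mathcal{M}}_g\supset\mathcal{M}_g$ consists of their isomorphism classes. If $\Sigma_0$ is a stable curve with nodes $q_1,\dots,q_m$, $m\ge0$, then each connected component of $\Sigma_0^*=\Sigma_0\setminus\{q_1,\dots,q_m\}$ is of the form $S\setminus F$, where the closed Riemann surface $S$ is the normalization of a component of $\Sigma_0$ and $F$ is the finite set of points over the nodes. The \emph{geometric genus} of the component is the genus of $S$.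

Let $\Sigma_k\in\mathcal{N}_{n,g}$ converge to $\Sigma_0$, with maps $\varphi_k$ and lifts $\psi_k$.

\subsection*{Charts}
By the existence and local structure of Kuranishi families of stable curves \cite[Ch.~XI]{ACG}, there is a proper family $\mathcal{C}\to B$ over a pointed base $(B,0)$, with fibers $\mathcal{C}_b$ and $\mathcal{C}_0=\Sigma_0$, such that:
\begin{enumerate}
\item[(K1)] after passing to a subsequence, $\Sigma_k\cong\mathcal{C}_{b_k}$ with $b_k\to0$;
\item[(K2)] near $q_i$, over a neighborhood $B'$ of $0$, the family has the form $\{(x,y,b):|x|,|y|<1,\ b\in B',\ xy=\tau_i(b)\}$ with $\tau_i$ holomorphic and $\tau_i(0)=0$;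
\item[(K3)] near each point of $\Sigma_0^*$ the family is a holomorphic submersion, so the point is the center of a product chart $\{|z|<2\}\times B'$, where $B'$ depends on the chart.
\end{enumerate}
Choose countably many product charts, indexed by $\alpha$, such that the discs $\{|z|<1\}\times\{0\}$ cover $\Sigma_0^*$. Since $\Sigma_k$ is smooth, $t_{i,k}:=|\tau_i(b_k)|$ is nonzero, and it tends to $0$. The part of $\Sigma_k$ in the chart (K2) is the annulus $\{t_{i,k}<|x|<1\}$.

Let $0<\delta<1$. The complement in $\Sigma_0$ of the sets $\{|x|,|y|<\delta\}$ is a compact subset of $\Sigma_0^*$, so it is covered by finitely many of the discs, say $N$ of them. The corresponding sets $\{|z|<1\}\times B'$ together with the sets $\{|x|,|y|<\delta\}$ form an open neighborhood of $\mathcal{C}_0$ in $\mathcal{C}$, which contains $\mathcal{C}_b$ for $b$ near $0$ by properness. So for large $k$ the surface $\Sigma_k$ is covered by the $N$ discs $\{|z|<1\}\times\{b_k\}$ and the $m$ necks $\{t_{i,k}/\delta<|x|<\delta\}$.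

\subsection*{Convergence}
Fix a Hermitian metric on $Z_n$. Since $Z_n$ is compact and $d\pi$ is injective on $\mathcal{H}$, there is a constant $c$ with $|v|\le c\,|d\pi(v)|$ for $v\in\mathcal{H}$. Hence
\begin{equation}\label{eq:lift}
|d\psi|\le c\,|d\varphi|\quad\text{for every horizontal }\psi,\ \varphi=\pi\circ\psi .
\end{equation}
For each $\alpha$ and large $k$, let $\psi_k^\alpha$ and $\varphi_k^\alpha$ be the restrictions of $\psi_k$ and $\varphi_k$ to $\{|z|<2\}\times\{b_k\}$, viewed as maps on $\{|z|<2\}$. By Corollary~\ref{cor:schwarz}(i) on this disc and \eqref{eq:lift}, the $|d\psi_k^\alpha|$ are bounded uniformly on compact subsets. By Arzel\`a--Ascoli and a diagonal argument, a subsequence of $\psi_k^\alpha$ converges locally uniformly to a map $\psi^\alpha$, for every $\alpha$. Near a point $z_0$ the maps $\psi_k^\alpha$ eventually take values in one holomorphic chart of $Z_n$ about $\psi^\alpha(z_0)$, so by the Cauchy estimates $\psi^\alpha$ is holomorphic and the convergence is in $C^\infty_{\mathrm{loc}}$. Thus $\psi^\alpha$ is horizontal and $\varphi_k^\alpha\to\pi\circ\psi^\alpha\in\mathcal{S}$. Two overlapping charts are related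 by $z'=f(z,b)$ with $f$ holomorphic, and $\psi_k^\alpha(z)=\psi_k^\beta(f(z,b_k))$ gives $\psi^\alpha(z)=\psi^\beta(f(z,0))$ in the limit. So the $\psi^\alpha$ define a holomorphic horizontal map $\psi:\Sigma_0^*\to Z_n$, and $\varphi=\pi\circ\psi$ lies in $\mathcal{S}$ on each component.

\subsection*{The limit is nonconstant on some component}
Choose $\delta$ with $4\pi mC_n/\log(1/\delta)<2\pi$. By Lemma~\ref{lem:neck} the necks carry area less than $2\pi$ for large $k$, while $\operatorname{Area}(\varphi_k)\ge4\pi$ by Lemma~\ref{lem:degree}. So for one of the $N$ discs, say with index $\alpha$, the area of $\varphi_k^\alpha$ over $\{|z|<1\}$ is at least $2\pi/N$ for infinitely many $k$. By smooth convergence on $\{|z|\le1\}$ the same bound holds for $\varphi$. Hence $\varphi$ is nonconstant on the component $S\setminus F$ of $\Sigma_0^*$ that contains this disc.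

\subsection*{Extension over the nodes}
By Lemma~\ref{lem:puncture}, $\varphi$ extends to a map in $\mathcal{S}(S)$. Let $\{|x|<1\}$ be a coordinate disc with compact closure in $S$, centered at a point of $F$ and containing no other point of $F$ in its closure. There $|d\varphi|$ is bounded, so $|d\psi|$ is bounded on the punctured disc by \eqref{eq:lift}. Two points of the punctured disc are joined in it by paths of length arbitrarily close to their distance, so $\psi$ is Lipschitz and extends continuously to $x=0$. In a holomorphic chart of $Z_n$ about $\psi(0)$, Riemann's removable singularity theorem shows that the extension is holomorphic. It is horizontal and projects to $\varphi$ by continuity. By Lemma~\ref{lem:twistor}, $\varphi:S\to\mathbb{S}^{2n}$ is a nonconstant superminimal map, and it has $K\le0$ off its branch points because it lies in $\mathcal{S}(S)$. By Corollary~\ref{cor:schwarz}(ii), $S$ has genus at least $2$. This proves the first assertion of Theorem~\ref{thm:more}(b).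

\subsection*{Consequences}
If $m=0$, then $S=\Sigma_0$ and we have shown $\Sigma_0\in\mathcal{N}_{n,g}$; so $\mathcal{N}_{n,g}$ is closed in $\mathcal{M}_g$. If all components of $\Sigma_0$ have geometric genus at most $1$, no sequence in $\mathcal{N}_{n,g}$ converges to $\Sigma_0$, so $\Sigma_0$ is not in the closure of $\mathcal{N}_{n,g}$ in $\overline{\mathcal{M}}_g$. Finally, $\mathcal{M}_g\setminus\mathcal{N}_{n,g}$ is open, and by Proposition~\ref{prop:plumbing} it contains the surfaces $\Sigma_t$ for small $t$. This completes the proof of Theorem~\ref{thm:more}.

\begin{thebibliography}{9}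

\bibitem{ACG}
Arbarello, Cornalba and Griffiths, \emph{Geometry of Algebraic Curves II}.

\bibitem{Caniato}
Riccardo Caniato, \emph{High-Dimensional Families of Minimal Surfaces of Arbitrary Genus in Round Spheres}, arXiv:2609.09016 (2026).

\bibitem{SU}
Sacks and Uhlenbeck, \emph{The existence of minimal immersions of 2-spheres}, Ann. of Math. 113 (1981).

\end{thebibliography}
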